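\title{Measures of maximal entropy with exponential mixing of finite order and no central limit theorem}

\begin{abstract}
For every $s\ge2$ and every compact smooth manifold of dimension at least three we construct a $\mathcal{C}^\infty$ diffeomorphism and a measure of maximal entropy that is exponentially mixing of order $s$ for $\mathcal{C}^1$ observables, is not exponentially mixing of order $s+1$, and has a smooth centered observable, uncorrelated with all its iterates, that does not satisfy the central limit theorem. The case $s=2$ shows that, for equilibrium states of H\"older potentials, exponential decay of correlations implies neither exponential mixing of all orders nor the central limit theorem. The example is a subshift with parity constraints at infinitely many scales, embedded as the only part of a smooth system that carries entropy.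
\end{abstract}

\section{Introduction}\label{sec:intro}

Let $T$ be a $\mathcal{C}^\infty$ diffeomorphism of a compact smooth manifold $M$ and let $\varphi:M\to\mathbb{R}$ be H\"older continuous. An \emph{equilibrium state} for $\varphi$ is a $T$-invariant Borel probability measure $\mu$ that maximizes $h_\nu(T)+\int\varphi\,d\nu$ among all $T$-invariant Borel probability measures $\nu$, where $h_\nu(T)$ is the measure-theoretic entropy. By the variational principle, $\sup_\nu h_\nu(T)$ is the topological entropy $h_{\mathrm{top}}(T)$, so the equilibrium states for $\varphi\equiv0$ are the \emph{measures of maximal entropy}. We fix a Riemannian metric and put $\|f\|_{\mathcal{C}^1}=\sup|f|+\sup|Df|$; another metric changes only constants.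

\begin{definition}\label{def:mixing}
Let $s\ge2$. The system $(T,\mu)$ is \emph{exponentially mixing of order $s$} for $\mathcal{C}^1(M)$ observables if there are $C_s,c_s>0$ such that for all $f_1,\dots,f_s\in\mathcal{C}^1(M)$ and all integers $0\le n_1\le\dots\le n_s$,
\begin{equation}\label{eq:mixing}
\Big|\int_M\prod_{r=1}^s f_r\circ T^{n_r}\,d\mu-\prod_{r=1}^s\int_M f_r\,d\mu\Big|\le C_s\,e^{-c_sN}\prod_{r=1}^s\|f_r\|_{\mathcal{C}^1},\qquad N=\min_{1\le r<s}(n_{r+1}-n_r).
\end{equation}
Order $2$ is \emph{exponential decay of correlations}; \emph{exponential mixing of all orders} means that every order $s\ge2$ holds. A function $f\in\mathcal{C}^\infty(M)$ with $\int f\,d\mu=0$ is a \emph{centered smooth observable}. It \emph{satisfies the central limit theorem} (CLT) if $n^{-1/2}\sum_{k=0}^{n-1}f\circ T^k$ converges in law, under $\mu$, to a centered normal law $\mathcal{N}(0,V)$ for some variance $V\ge0$.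
\end{definition}

Inequality \eqref{eq:mixing} says that $s$ observations are independent up to an error exponentially small in the shortest waiting time $N$ between them. Order $s$ implies order $s'$ for $2\le s'\le s$: add the constant observable $1$ at the times $n_{s'}+N,n_{s'}+2N,\dots$. The following question is posed in \cite{BC}.

\medskip\noindent\textbf{Question.} \emph{Let $\mu$ be an equilibrium state of $T$ for a H\"older continuous potential, and suppose that $(T,\mu)$ has exponential decay of correlations for $\mathcal{C}^1(M)$ observables.
\begin{enumerate}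
\item[(i)] Is $(T,\mu)$ exponentially mixing of all orders for $\mathcal{C}^1(M)$ observables?
\item[(ii)] Does every centered smooth observable satisfy the CLT with respect to $\mu$?
\end{enumerate}}

There are two reasons to guess yes. The first is the simplest example, the full shift with the uniform product measure, which is its measure of maximal entropy. When it is embedded in a manifold as in Proposition~\ref{prop:real} below, a $\mathcal{C}^1$ observable is within $C\theta^m$ of a function of the coordinates in $[-m,m]$. Windows of this size placed more than $2m$ apart are disjoint, hence independent, and this gives \eqref{eq:mixing} for all $s$ at once; a function of one coordinate obeys the classical CLT. The second reason is a result for surfaces, as quoted in \cite{BC}: for $\mathcal{C}^\infty$ diffeomorphisms of closed surfaces with positive topological entropy, both conclusions hold for mixing measures of maximal entropy, and more generally for mixing equilibrium states of H\"older potentials with $\sup_M\varphi-\inf_M\varphi<h_{\mathrm{top}}(T)$.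

There is also a reason for doubt. Write $S_n=\sum_{k<n}f\circ T^k$. Decay of correlations controls $n^{-1}\int S_n^2\,d\mu=\int f^2\,d\mu+2\sum_{k=1}^{n-1}(1-\frac kn)\int f\cdot f\circ T^k\,d\mu$, that is, the variance. The $p$-th moment of $S_n$ is a sum of $p$-fold correlations, about which order $2$ says nothing by itself: three uniform signs conditioned to have product $1$ are pairwise independent and not independent. A positive answer would therefore have to come from the equilibrium property. In dimension at least three it does not.

\begin{theorem}\label{thm:main}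
Let $s\ge2$ and let $M$ be a compact smooth manifold with $\dim M\ge3$. There are a $\mathcal{C}^\infty$ diffeomorphism $T:M\to M$ with $h_{\mathrm{top}}(T)=\log8$ and a measure of maximal entropy $\mu$ of $T$ (an equilibrium state for $\varphi\equiv0$) such that
\begin{enumerate}
\item[(1)] $(T,\mu)$ is exponentially mixing of order $s$ for $\mathcal{C}^1(M)$ observables;
\item[(2)] $(T,\mu)$ is not exponentially mixing of order $s+1$ for $\mathcal{C}^1(M)$ observables, nor even for $\mathcal{C}^\infty(M)$ observables;
\item[(3)] there is $f\in\mathcal{C}^\infty(M)$ with $\int f\,d\mu=0$ and $\int f\cdot f\circ T^k\,d\mu=0$ for all $k\ge1$ such that $n^{-1/2}\sum_{k<n}f\circ T^k$ does not converge in law to any $\mathcal{N}(0,V)$, $V\ge0$.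
\end{enumerate}
\end{theorem}

The case $s=2$ answers both parts of the question in the negative. For general $s$, exponential mixing of a prescribed finite order implies neither the next order nor the CLT. The examples have $\sup\varphi-\inf\varphi=0<h_{\mathrm{top}}(T)$, so the analogues of the quoted surface results fail in every dimension $\ge3$, even when mixing is strengthened to exponential mixing of a prescribed finite order.

Section~\ref{sec:ideas} shows the two mechanisms in small cases. Section~\ref{sec:real} reduces the theorem to a statement about a subshift. Sections~\ref{sec:frames}--\ref{sec:Y} build the subshift $Y$ and the measure $\mu$ and compute the entropy. Section~\ref{sec:mix} proves (1) and (2), Section~\ref{sec:clt} proves (3), and Section~\ref{sec:low} treats dimension one.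

Intervals are intervals of $\mathbb{Z}$ unless stated otherwise, elements of $\mathbb{Z}$ are called sites, and $\sigma$ is the shift, $(\sigma y)_l=y_{l+1}$. A \emph{fair sign} is a random variable uniform on $\{\pm1\}$.

\section{The two mechanisms in small cases}\label{sec:ideas}

\subsection{A parity constraint on $p$ blocks}\label{sub:toy}
For signs $x_n\in\{\pm1\}$ and a finite set $B\subset\mathbb{Z}$ put $S(B)=\sum_{n\in B}x_n$. For a finite nonempty interval $B$ let $\chi(B)$ be the majority sign: $\chi(B)=\operatorname{sgn}S(B)$ if $S(B)\ne0$ and $\chi(B)=x_{\min B}$ if $S(B)=0$. With this tie-break,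
\begin{equation}\label{eq:chi}
\chi(B)\text{ changes sign when $x$ is negated on }B,\qquad \chi(B)S(B)=|S(B)|.
\end{equation}
These definitions are used throughout the paper.

Let $B_1,\dots,B_p$ be disjoint intervals of $L$ sites each, let $\nu$ be the uniform law on sign configurations on their union, and put $\zeta=\prod_k\chi(B_k)$ and $S=\sum_kS(B_k)$. Negating $x$ on $B_k$ changes the sign of $\zeta$ and leaves all other blocks alone. Hence $\nu(\zeta=1)=\frac12$, the conditioned law $\nu^+=\nu(\,\cdot\,|\,\zeta=1)$ has density $1+\zeta$, and its restriction to the complement of any one block is uniform. \emph{An observer who misses one block does not see the constraint.}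

The total sum does see it. We have $\mathbb{E}_{\nu^+}S^e=\mathbb{E}_\nu S^e+\mathbb{E}_\nu[S^e\zeta]$. A monomial $\prod_kS(B_k)^{e_k}$ in the expansion of $S^e$ contributes $\prod_k\mathbb{E}_\nu[S(B_k)^{e_k}\chi(B_k)]$ to the last term, and this vanishes by symmetry unless every $e_k$ is odd. So the moments of order $e<p$ do not change, while
\[
\mathbb{E}_{\nu^+}S^p=\mathbb{E}_\nu S^p+p!\,\big(\mathbb{E}_\nu|S(B_1)|\big)^p .
\]
For $p=4$ and $L=1$: four independent signs have $\mathbb{E}S^2=4$ and $\mathbb{E}S^4=\frac{2}{16}4^4+\frac{8}{16}2^4=40$. Conditioned on product $1$, the sum takes the values $4,0,-4$ with probabilities $\frac18,\frac68,\frac18$, so $\mathbb{E}S^2=4$ and $\mathbb{E}S^4=64=40+4!$.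

The majority sign is what makes the excess large. Since $\mathbb{E}_\nu|S(B_1)|\ge\frac12\sqrt L$ (Lemma~\ref{lem:moments}), the excess is of order $L^{p/2}$, the order of $\mathbb{E}_\nu S^p$ itself. A constraint on $p$ single sites, however far apart, adds only $p!$.

\subsection{Constraints at all scales}
If about $n/L$ constraints of scale $L$ are spread over $n$ sites, the excess is of order $(n/L)L^{p/2}$. This is comparable to $n^{p/2}$ when $n$ is comparable to $L$ and negligible when $n\gg L$ and $p>2$. To destroy the CLT we need constraints at infinitely many scales $L_1\ll L_2\ll\cdots$, placed in a stationary way. This imposes four design choices.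

\emph{Placement.} The blocks are cut out by an independent i.i.d.\ sequence $a\in\{0,1\}^{\mathbb{Z}}$. A pattern $01^{j}0$ with $2^{j+2}=L$ occurs with frequency $1/L$, so its occurrences cut $\mathbb{Z}$ at scale $L$, and $a$ itself mixes perfectly.

\emph{Compatibility.} Constraints must be nested, a small one lying inside a single block of a large one. If $p$ is even, negating a large block preserves all the small constraints inside it, so the argument of Section~\ref{sub:toy} survives.

\emph{Mixing.} Up to an exponentially small error, $s$ observables of class $\mathcal{C}^1$ read $s$ windows that are short compared to their mutual distance. A window meets at most two blocks longer than itself, so for $p>2s$ the large constraints are invisible. The small constraints are local. We take $p=2s+2$.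

\emph{Entropy.} Each constraint costs one bit. If nothing else is done, maximizing entropy trades the entropy of $a$ against the number of constraints, and there is no reason for the uniform law of $a$ to win. We add a coordinate $z$ that is free at exactly one site per constraint and determined elsewhere. Cost and refund cancel for every invariant measure.

\subsection{A relation among $s+1$ sites}\label{sub:lags}
The constraints above involve $p=2s+2$ blocks and cannot be detected by $s+1$ single coordinates. To break order exactly $s+1$ we use the idle sites of $z$. Take $s=2$, let $b_n$ be i.i.d.\ fair signs, and put $z_n=b_{n-\Lambda}b_{n-3\Lambda}$. Three observations detect the relation $z_n\,b_{n-\Lambda}\,b_{n-3\Lambda}=1$. Two windows of diameter less than $\Lambda$ do not. They contain at most two sites $n>n'$ of a residue class modulo $\Lambda$, and each of $z_n$, $z_{n'}$, $z_nz_{n'}$ contains exactly once a factor $b_u$ with $u$ in that class and $u\notin\{n,n'\}$: for $z_n$ one of its two factors, and for the other two $b_{n'-3\Lambda}$. This factor is independent of everything else, so it makes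 the product, multiplied by any $b$'s read in the windows, a fair sign.

For $s\ge3$ the lags must be chosen with care. With $s=3$ and $z_n=b_{n-\Lambda}b_{n-2\Lambda}b_{n-3\Lambda}$ one gets $z_{n+\Lambda}z_n=b_nb_{n-3\Lambda}$, a relation among only three sites. The lags $(2^t-1)\Lambda$, $1\le t\le s$, avoid such cancellations (Lemma~\ref{lem:lags}). We impose the relation with lag unit $\Lambda_i$ proportional to $L_i$ at markers of scale $L_i$. These have probability of polynomial order in $1/\Lambda_i$, which is too large for an exponential bound.

\section{Realizing a subshift in dimension at least three}\label{sec:real}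

A \emph{subshift} is a nonempty closed $\sigma$-invariant set $Y\subset\{1,\dots,K\}^{\mathbb{Z}}$. A horseshoe contains a copy of $Y$, but it also contains the full shift, which has more entropy. We spend one extra dimension on a drift that vanishes exactly on the copy of $Y$ and leaves no other recurrent point in the region where the map moves points.

\begin{proposition}\label{prop:real}
Let $Y\subset\{1,\dots,K\}^{\mathbb{Z}}$ be a subshift, $K\ge2$, and let $\dim M\ge3$. There are a $\mathcal{C}^\infty$ diffeomorphism $T$ of $M$, an injective continuous map $\pi:Y\to M$ with $T\circ\pi=\pi\circ\sigma$, and constants $C>0$, $\theta\in(0,1)$ such that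
\begin{enumerate}
\item[(a)] $|f(\pi y)-f(\pi y')|\le C\|f\|_{\mathcal{C}^1}\theta^k$ for $f\in\mathcal{C}^1(M)$ whenever $y,y'$ agree on $[-k,k]$;
\item[(b)] every function of $y_0$ equals $f\circ\pi$ for some $f\in\mathcal{C}^\infty(M)$;
\item[(c)] every $T$-invariant probability measure is $\alpha\,\pi_*\nu_1+(1-\alpha)\nu_0$ with $\alpha\in[0,1]$, $\nu_1$ a $\sigma$-invariant probability measure on $Y$, and $\nu_0$ carried by a $T$-invariant set on which $T=\mathrm{id}$.
\end{enumerate}
Consequently $h_{\mathrm{top}}(T)=h_{\mathrm{top}}(Y)$, and $\pi_*\nu$ is a measure of maximal entropy for $T$ if $\nu$ is one for $Y$.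
\end{proposition}

\begin{proof}
Write $\dim M=q+1$ with $q\ge2$. In this proof intervals are real. Points of $\mathbb{R}^q$ are written $\omega=(u,v)\in\mathbb{R}\times\mathbb{R}^{q-1}$, and $e=(1,0,\dots,0)\in\mathbb{R}^{q-1}$.

\emph{Step 1: the branches.} Put $\eta=\frac1{2K}$ and $\alpha_c=\frac{c-1}K+\frac1{4K}$ for $1\le c\le K$. Let
\[
Q_c=[\alpha_c,\alpha_c+\eta]\times[0,1]^{q-1},\qquad \Phi_c(u,v)=\big((u-\alpha_c)/\eta,\ \alpha_ce+\eta v\big).
\]
The boxes $Q_c$ are disjoint and stacked along the first coordinate. Their images $\Phi_c(Q_c)=[0,1]\times(\alpha_ce+[0,\eta]^{q-1})$ are stacked along the second. The centers are $o_c=(\alpha_c+\frac\eta2,\frac12,\dots,\frac12)$ and $o_c'=(\frac12,\alpha_c+\frac\eta2,\frac\eta2,\dots,\frac\eta2)$, and $\Phi_c(\omega)=o_c'+\operatorname{diag}(\eta^{-1},\eta,\dots,\eta)(\omega-o_c)$.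

\emph{Step 2: an isotopy from the identity.} We need a map equal to $\Phi_c$ on $Q_c$ for all $c$ that can be faded out in the extra direction. So we construct a smooth family $(\Psi_\lambda)_{\lambda\in[0,1]}$ of diffeomorphisms of $\mathbb{R}^q$, equal to the identity off a fixed compact set, with $\Psi_0=\mathrm{id}$ and $\Psi_1=\Phi_c$ on $Q_c$. The boxes must not collide on the way, so we shrink them, move them, and stretch them. Let $\epsilon=\eta/2=\frac1{4K}$ and $F_{c,\lambda}(\omega)=o_c(\lambda)+D_\lambda(\omega-o_c)$ with $D_\lambda$ diagonal and positive, in three phases: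
\begin{enumerate}
\item[1.] $o_c(\lambda)=o_c$, and $D_\lambda$ decreases from $\mathrm{Id}$ to $\epsilon\,\mathrm{Id}$;
\item[2.] $D_\lambda=\epsilon\,\mathrm{Id}$, and $o_c(\lambda)=(1-\gamma)o_c+\gamma o_c'$ with $\gamma=\gamma(\lambda)$ increasing from $0$ to $1$;
\item[3.] $o_c(\lambda)=o_c'$, and the entries of $D_\lambda$ increase from $\epsilon$ to those of $\operatorname{diag}(\eta^{-1},\eta,\dots,\eta)$.
\end{enumerate}
The parametrization is smooth in $\lambda$ and constant near the ends of each phase. Then $F_{c,0}=\mathrm{id}$ and $F_{c,1}=\Phi_c$. Let $Q_c^+$ be $Q_c$ dilated by $\frac32$ about $o_c$. For each $\lambda$ the boxes $F_{c,\lambda}(Q_c^+)$, $1\le c\le K$, are pairwise disjoint. In phase 1 they lie in the $Q_c^+$, which have width $\frac32\eta=\frac3{4K}$ in the first coordinate and centers at least $\frac1K$ apart. In phase 3 they lie in the $\Phi_c(Q_c^+)$, for which the same holds in the second coordinate. In phase 2 the centers of boxes $c\ne c'$ differ by $(1-\gamma)(\alpha_c-\alpha_{c'})$ and $\gamma(\alpha_c-\alpha_{c'})$ in the first two coordinates; one of these has absolute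 value at least $\frac1{2K}$, while all sides are at most $\frac32\epsilon=\frac3{8K}$.

Take $\rho_c\in\mathcal{C}_c^\infty(\operatorname{int}Q_c^+,[0,1])$ equal to $1$ near $Q_c$, and let
\[
X_\lambda=\sum_{c=1}^K\big(\rho_c\circ F_{c,\lambda}^{-1}\big)\cdot\big(\partial_\lambda F_{c,\lambda}\big)\circ F_{c,\lambda}^{-1}.
\]
This time-dependent vector field is smooth in $(\omega,\lambda)$ and supported in a fixed compact set. Let $(\Psi_\lambda)$ be its flow started at $\lambda=0$. On $F_{c,\lambda}(Q_c)$ only the $c$-th term is nonzero, by disjointness, and its cutoff equals $1$. So $\lambda\mapsto F_{c,\lambda}(\omega)$ is an integral curve for $\omega\in Q_c$, and $\Psi_\lambda=F_{c,\lambda}$ on $Q_c$.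

\emph{Step 3: coding.} Put $\pi_0(y)=(u(y),v(y))$ with $u(y)=\sum_{k\ge0}\eta^k\alpha_{y_k}$ and $v(y)=\sum_{k\ge1}\eta^{k-1}\alpha_{y_{-k}}e$. Since $\max_c\alpha_c=1-\frac3{4K}<1-\eta$, all coordinates lie in $[0,1]$. The identity $u(y)=\alpha_{y_0}+\eta u(\sigma y)$ gives $\pi_0(y)\in Q_{y_0}$, and together with $v(\sigma y)=\alpha_{y_0}e+\eta v(y)$ it gives $\Psi_1\pi_0(y)=\Phi_{y_0}\pi_0(y)=\pi_0(\sigma y)$. As $\Psi_1^n\pi_0(y)\in Q_{y_n}$ for all $n\in\mathbb{Z}$ and the $Q_c$ are disjoint, $\pi_0$ is injective. If $y,y'$ agree on $[-k,k]$, the two series agree up to tails of size at most $\eta^{k}$, so $|\pi_0(y)-\pi_0(y')|\le2\eta^k$.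

\emph{Step 4: the drift.} Identify an open subset of the interior of $M$ with $\mathbb{R}^q\times\mathbb{R}\ni(\omega,t)$. We define compactly supported diffeomorphisms there and extend them by the identity. Let $\beta\in\mathcal{C}_c^\infty(\mathbb{R},[0,1])$ with $\beta(0)=1$, and $T_1(\omega,t)=(\Psi_{\beta(t)}(\omega),t)$. Let $\pi(y)=(\pi_0(y),0)$, let $\Omega=\pi(Y)$, which is compact, and let $O$ be an open ball containing $\Omega$ and the support of $T_1$. By Whitney's theorem every closed subset of a Euclidean space is the zero set of a smooth nonnegative function, so there is a smooth $\psi\ge0$ with $\{\psi>0\}=O\setminus\Omega$. It has compact support, and after scaling $|\partial_t\psi|\le\frac12$. Then $T_2(\omega,t)=(\omega,t+\psi(\omega,t))$ is a diffeomorphism, because $t\mapsto t+\psi(\omega,t)$ has derivative at least $\frac12$ for each $\omega$. Put $T=T_2\circ T_1$. By Step 3, $T_1\pi=\pi\sigma$, so $T_1(\Omega)=\Omega$; and $T_2=\mathrm{id}$ on $\Omega$. Hence $T\pi=\pi\sigma$.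

\emph{Step 5: the properties.} Part (a) holds with $\theta=\eta$ by Step 3 and the mean value theorem in the ball $O$. Part (b) holds because the sets $\pi\{y_0=c\}$ are disjoint and compact, so they are separated by smooth bump functions. For (c), $T_1$ and $T_2$ are bijections that fix the complement of $O$ pointwise, so $T(O)=T_1(O)=O$ and $T=\mathrm{id}$ off $O$. On $O$ the coordinate $t$ is bounded and $t\circ T-t=\psi\circ T_1\ge0$. For an invariant $\nu$,
\[
\int_O\psi\circ T_1\,d\nu=\int_O(t\circ T-t)\,d\nu=0 ,
\]
so $\nu$-almost every point of $O$ lies in $T_1^{-1}(\Omega)=\Omega$. Since $\pi$ is a homeomorphism onto $\Omega$ that conjugates $\sigma$ and $T$, splitting $\nu$ along $O$ and $M\setminus O$ gives (c). Entropy is affine in the measure and the identity has entropy $0$, so $h_\nu(T)=\alpha h_{\nu_1}(\sigma)$. The last claim follows from the variational principle.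
\end{proof}

The hypothesis $\dim M\ge3$ is used twice: Steps 1 and 2 need two coordinates, and the drift needs a third.

\section{Markers, frames and a counting lemma}\label{sec:frames}

\subsection{Scales}
Fix $s\ge2$ and put $p=2s+2$ and $w_t=2^t-1$ for $0\le t\le s$. Let $\kappa=4^{-p}e^{-48p}$, and fix an integer $A$ with
\begin{equation}\label{eq:A}
2^{-p}(A-2p)\kappa-2^{1+p/2}\ge1 ;
\end{equation}
in particular $A>2p$. The numbers $\kappa$ and $A$ serve only in Section~\ref{sec:clt}, where $\kappa$ bounds a density from below and the CLT is tested at times $AL_i$. Choose $j_1\ge s$ with $2^{j_1+2}\ge\max(A,4p^2)$ and put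
\[
j_{i+1}=3j_i+4,\qquad L_i=2^{j_i+2},\qquad\Lambda_i=6pL_i\quad(i\ge1),\qquad\Lambda_0=0 .
\]
Then $L_{i+1}=2^{3j_i+6}=L_i^3$ and $\Lambda_{i+1}/\Lambda_i=L_i^2\ge2^{s+1}$, so for $i\ge1$
\begin{equation}\label{eq:scales}
L_{i+1}=L_i^3,\quad j_i+2\le L_i,\quad L_i\ge\max(8,2^i,A,4p^2),\quad\Lambda_i\ge2w_s\Lambda_{i-1}.
\end{equation}

\subsection{Markers and frames}
Let $a\in\{0,1\}^{\mathbb{Z}}$. A site $n$ is a \emph{marker of level $i$}, written $n\in\mathcal{M}_i$, if $a_n=0$, $a_{n+1}=\dots=a_{n+j_i}=1$ and $a_{n+j_i+1}=0$. A site has at most one level. When the $a_n$ are i.i.d.\ uniform, a given site lies in $\mathcal{M}_i$ with probability $2^{-(j_i+2)}=1/L_i$.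

\begin{definition}\label{def:frame}
A \emph{frame of level $i$} is a sequence $\tau=(n_0<n_1<\dots<n_p)$ of consecutive elements of $\mathcal{M}_i$ such that
\begin{enumerate}
\item[(F1)] $L_i\le n_k-n_{k-1}\le2L_i$ for $1\le k\le p$;
\item[(F2)] no marker of level $>i$ lies strictly between $n_0$ and $n_p$;
\item[(F3)] no marker of level $i$ lies in $[n_0-4pL_i,n_0)$.
\end{enumerate}
Its \emph{span} is $I(\tau)=[n_0,n_p)$, its \emph{blocks} are $B_k(\tau)=[n_{k-1},n_k)$ for $1\le k\le p$, and $n_p$ is its \emph{terminal} marker. A frame \emph{meets} a set if its span does. See Figure~\ref{fig:frame}.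
\end{definition}

\begin{figure}[ht]
\centering
\begin{tikzpicture}[scale=0.92]
\draw[line width=4pt,gray!45] (5.2,0) -- (6.1,0);
\draw (-4,0) -- (9.4,0);
\foreach \x/\k in {0/0,1.4/1,2.6/2,4.4/3,5.7/4,7.2/5,8.6/6}
  {\draw[thick] (\x,-0.2) -- (\x,0.2); \node[above] at (\x,0.2) {$n_{\k}$};}
\foreach \x/\k in {0.7/1,2.0/2,3.5/3,5.05/4,6.45/5,7.9/6}
  {\node[below] at (\x,-0.15) {$B_{\k}$};}
\foreach \x in {3.0,3.15,3.3,3.45,3.6,3.75,3.9}
  {\draw (\x,-0.09) -- (\x,0.09);}
\draw[<->] (-3.8,-0.4) -- (-0.05,-0.4);
\node[below] at (-1.9,-0.4) {no marker of level $i$};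
\end{tikzpicture}
\caption{A frame of level $i$ for $s=2$, $p=6$, not to scale. The long ticks are seven consecutive markers of level $i$; they cut out six blocks of $L_i$ to $2L_i$ sites each, and they are preceded by $4pL_i$ sites without a marker of level $i$. The short ticks form a frame of lower level, which lies inside one block. The gray window has at most $L_i$ sites and meets at most two blocks.}
\label{fig:frame}
\end{figure}

The lower bound in (F1) hides a frame from short windows and the upper bound makes it local: a span has between $pL_i$ and $2pL_i$ sites. Without (F3), both $(n_0,\dots,n_p)$ and $(n_1,\dots,n_{p+1})$ could be frames, with overlapping spans that are not nested. Condition (F2) prevents the same problem across levels.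

\begin{lemma}[Locality]\label{lem:local}
Whether $(n_0,\dots,n_p)$ is a frame of level $i$ depends only on $a$ on $[n_0-4pL_i,\,n_p+j_i+1]$. Whether $n$ is the terminal marker of a frame of level $i$ depends only on $a$ on $[n-\Lambda_i,\,n+j_i+1]$.
\end{lemma}

\begin{proof}
Whether $n_p\in\mathcal{M}_i$ is read from $a$ on $[n_p,n_p+j_i+1]$. If it holds, then $a_{n_p}=0$, so the run of ones after a site $n'<n_p$ ends before $n_p$; hence whether $n'$ is a marker, and of which level, is read from $a$ on $[n',n_p]$. All remaining conditions concern sites $n'\in[n_0-4pL_i,n_p)$. For the second claim, (F1) gives $n_0\ge n-2pL_i$ when $n_p=n$, and $\Lambda_i=6pL_i$.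
\end{proof}

\begin{lemma}[Nesting]\label{lem:nest}
Let $\tau\ne\tau'$ be frames of levels $i\le i'$. If $i=i'$, then $I(\tau)\cap I(\tau')=\emptyset$. If $i<i'$, then $I(\tau)$ is disjoint from $I(\tau')$ or contained in one block of $\tau'$. Distinct frames have distinct terminal markers.
\end{lemma}

\begin{proof}
A frame consists of consecutive markers of one level, so it is determined by its first marker, and also by its last. This gives the third claim, and $n_0\ne n_0'$. Let $i=i'$ and, say, $n_0<n_0'$. By (F3) for $\tau'$, $n_0<n_0'-4pL_i$, so $n_p\le n_0+2pL_i<n_0'$. Let $i<i'$. No $n_k'$ lies strictly between $n_0$ and $n_p$ by (F2), and $n_k'\ne n_0$ because the levels differ. So the interval $I(\tau)$ contains no $n'_k$, and it lies to the left of $n_0'$, to the right of $n_p'$, or inside one block of $\tau'$.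
\end{proof}

\subsection{Counting configurations}
For a frame $\tau$ and $x\in\{\pm1\}^{\mathbb{Z}}$ put $\zeta_\tau(x)=\prod_{k=1}^p\chi(B_k(\tau))$. By \eqref{eq:chi}, negating $x$ on one block of $\tau$ changes the sign of $\zeta_\tau$. Since $p$ is even, negating $x$ on a set that contains $I(\tau)$, or is disjoint from it, does not change $\zeta_\tau$.

For a set $\mathcal{T}$ of frames and $G\subset\mathbb{Z}$ let $\mathcal{T}[G]=\{\tau\in\mathcal{T}:I(\tau)\subset G\}$. If $G$ is finite and $\mathcal{T}=\mathcal{T}[G]$, let $\mathbf{U}(G,\mathcal{T})$ be the uniform law on $\{x\in\{\pm1\}^G:\zeta_\tau=1\text{ for all }\tau\in\mathcal{T}\}$. The next lemma shows that this set is nonempty and extends the observation of Section~\ref{sub:toy} to nested families.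

\begin{lemma}[Counting]\label{lem:count}
Let $G$ be finite, $\mathcal{T}=\mathcal{T}[G]$ a set of frames of $a$, $F\subset G$ and $\mathcal{T}'\subset\mathcal{T}[F]$. Suppose that each $\tau\in\mathcal{T}\setminus\mathcal{T}'$ has a block $\beta(\tau)$ disjoint from $F$. Then for every $x^0\in\{\pm1\}^F$ and every choice of signs $(\eta_\tau)_{\tau\in\mathcal{T}\setminus\mathcal{T}'}$ there are exactly $2^{|G\setminus F|-|\mathcal{T}\setminus\mathcal{T}'|}$ extensions $x\in\{\pm1\}^G$ of $x^0$ with $\zeta_\tau(x)=\eta_\tau$ for all $\tau\in\mathcal{T}\setminus\mathcal{T}'$. Consequently: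
\begin{enumerate}
\item[(a)] every sign vector $(\zeta_\tau)_{\tau\in\mathcal{T}}$ is attained by exactly $2^{|G|-|\mathcal{T}|}$ configurations on $G$;
\item[(b)] $\mathbf{U}(G,\mathcal{T})|_F=\mathbf{U}(F,\mathcal{T}')$.
\end{enumerate}
\end{lemma}

\begin{proof}
List $\mathcal{T}\setminus\mathcal{T}'=\{\tau_1,\dots,\tau_m\}$ with nondecreasing levels. Negating $x$ on $\beta(\tau_r)\subset G\setminus F$ keeps $x|_F$ and changes the sign of $\zeta_{\tau_r}$. For $l<r$, Lemma~\ref{lem:nest} shows that $I(\tau_l)$ is contained in $\beta(\tau_r)$ or disjoint from it, so $\zeta_{\tau_l}$ does not change. Thus, among the extensions of $x^0$ with prescribed $\zeta_{\tau_1},\dots,\zeta_{\tau_{r-1}}$, this involution exchanges those with $\zeta_{\tau_r}=1$ and those with $\zeta_{\tau_r}=-1$, and each class is exactly half. Induction on $r$ gives the count. Part (a) is the case $F=\emptyset$, $\mathcal{T}'=\emptyset$. For (b), a configuration $x^0$ on $F$ has no admissible extension if it violates a constraint from $\mathcal{T}'$, and otherwise a number of them that does not depend on $x^0$.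
\end{proof}

\section{The law of the signs given the markers}\label{sec:mua}

We want $x$ to be uniform subject to $\zeta_\tau=1$ for all frames $\tau$ of $a$. There are infinitely many frames, of unbounded size, so we first impose the constraints up to level $J$ and then show that the law on any finite interval stops changing as $J$ grows.

Let $\mathcal{T}_J=\mathcal{T}_J(a)$ be the set of frames of level $\le J$, with $\mathcal{T}_0=\emptyset$. By Lemma~\ref{lem:nest}, two spans are disjoint or nested, and spans from $\mathcal{T}_J$ have bounded length. So the maximal spans from $\mathcal{T}_J$ are pairwise disjoint and every span from $\mathcal{T}_J$ lies in one of them. The \emph{$J$-pieces} are these maximal spans and the single sites not covered by them; they partition $\mathbb{Z}$. Lemma~\ref{lem:nest} gives three facts.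
\begin{enumerate}
\item[(P1)] For $J\ge1$, a $J$-piece has at most $2pL_J$ sites and is a union of $(J-1)$-pieces.
\item[(P2)] If $\tau$ has level $>J$, every $J$-piece is disjoint from $I(\tau)$ or contained in one block of $\tau$. So each block of $\tau$ is a union of $J$-pieces.
\item[(P3)] The span of a frame of level $J$ is a $J$-piece, because a span of level $J$ is disjoint from the other spans of level $J$ and is not contained in one of its own blocks.
\end{enumerate}
Let $\mu_a^J$ be the product over the $J$-pieces $P$ of the laws $\mathbf{U}(P,\mathcal{T}_J[P])$. Each factor is invariant under $x\mapsto-x$, since $p$ is even. If $G$ is a finite union of $J$-pieces, the product of the uniform laws is uniform on the product of their supports: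
\begin{equation}\label{eq:sat}
\mu_a^J|_G=\mathbf{U}(G,\mathcal{T}_J[G]).
\end{equation}
For $\ell\ge1$ let $J(\ell)$ be the number of levels $i$ with $L_i<\ell$. For windows of at most $\ell$ sites, levels $\le J(\ell)$ are the small ones and higher levels are the large ones.

\begin{lemma}[Short windows see only small frames]\label{lem:window}
Let $W_1,\dots,W_{s'}$, $1\le s'\le s$, be intervals with at most $\ell$ sites each, and let $J_0=J(\ell)$. Let $F_r$ be the union of the $J_0$-pieces that meet $W_r$ and let $F=\bigcup_rF_r$. Then for every $J\ge J_0$,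
\[
\mu_a^J|_F=\mu_a^{J_0}|_F=\mathbf{U}(F,\mathcal{T}_{J_0}[F]).
\]
If the $F_r$ are pairwise disjoint, then under $\mu_a^J$ the restrictions $x|_{F_1},\dots,x|_{F_{s'}}$ are independent with laws $\mathbf{U}(F_r,\mathcal{T}_{J_0}[F_r])$.
\end{lemma}

\begin{proof}
Let $G\supset F$ be the union of the $J$-pieces that meet $F$. By \eqref{eq:sat} it suffices to check the hypothesis of Lemma~\ref{lem:count} for $\mathcal{T}=\mathcal{T}_J[G]$ and $\mathcal{T}'=\mathcal{T}_{J_0}[F]$. Let $\tau\in\mathcal{T}\setminus\mathcal{T}'$. If $\tau$ has level $\le J_0$, its span lies in a $J_0$-piece that is not contained in $F$, hence is disjoint from $F$; any block will do. If $\tau$ has level $i>J_0$, a block of $\tau$ that meets $F$ meets a $J_0$-piece that meets some $W_r$. By (P2) the block contains this piece, so the block meets $W_r$. The blocks have at least $L_i\ge\ell$ sites, and an interval that meets three of them has at least $\ell+2$ sites. So each $W_r$ meets at most two blocks, at most $2s<p$ blocks meet $F$, and one block is left over. The last claim holds because $\mu_a^{J_0}$ is a product over $J_0$-pieces.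
\end{proof}

This is where $p>2s$ is used.

\begin{proposition}\label{prop:mua}
For each $a$ there is a unique probability measure $\mu_a$ on $\{\pm1\}^{\mathbb{Z}}$ with $\mu_a|_W=\mu_a^J|_W$ for every finite interval $W$ and every $J\ge J(|W|)$. Moreover:
\begin{enumerate}
\item[(a)] $a\mapsto\mu_a$ is measurable and $\mu_{\sigma a}=\sigma_*\mu_a$;
\item[(b)] $\zeta_\tau=1$ almost surely under $\mu_a$, for every frame $\tau$ of $a$;
\item[(c)] Lemma~\ref{lem:window} holds with $\mu_a$ in place of $\mu_a^J$;
\item[(d)] for $k\ne l$, the signs $x_k$ and $x_l$ are fair and independent under $\mu_a$ and under every $\mu_a^J$, $J\ge0$.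
\end{enumerate}
\end{proposition}

\begin{proof}
By Lemma~\ref{lem:window} with $s'=1$, the law $\mu_a^J|_W$ does not depend on $J\ge J(|W|)$. These laws are consistent, being restrictions of one $\mu_a^J$ for large $J$, and Kolmogorov's extension theorem gives $\mu_a$. (a) With $J_0=J(|W|)$, the law $\mu_a|_W$ is determined by the frames of level $\le J_0$ whose spans lie within distance $2pL_{J_0}$ of $W$, so by Lemma~\ref{lem:local} it depends on finitely many coordinates of $a$. All definitions commute with the shift. (b), (c) The sets $I(\tau)$ and $F$ lie in a finite interval, on which $\mu_a$ agrees with $\mu_a^J$ for large $J$. (d) Take $\ell=1$, so $J_0=0$, and $W_1=\{k\}$, $W_2=\{l\}$, which is allowed since $s\ge2$.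
\end{proof}

\section{The subshift, the measure and their entropy}\label{sec:Y}

The alphabet is $\{0,1\}\times\{\pm1\}^3$, with $16$ symbols, and points are written $y=(a,b,x,z)$. Markers and frames always refer to $a$. Let $Y$ be the set of $y$ such that
\begin{enumerate}
\item[(Y1)] $\zeta_\tau(x)=1$ for every frame $\tau$;
\item[(Y2)] if $n$ is a nonterminal marker of level $i$, then $z_n=\prod_{t=1}^sb_{n-w_t\Lambda_i}$;
\item[(Y3)] if $n$ is not a marker, then $z_n=1$, unless $a_n=0$ and $a_l=1$ for all $l>n$.
\end{enumerate}
At terminal markers $z_n$ is free. The set $Y$ is shift-invariant, and it is closed because each violation is visible in a finite window. For (Y1) and (Y2) this follows from Lemma~\ref{lem:local}. In (Y3) the hypothesis means that $a_n=1$, or that $a_n=0$ is followed by a finite run of ones of length not among the $j_i$. The exception in (Y3) is there for closedness: a limit of points with markers at $n$ of levels tending to infinity has $a_n=0$ followed by ones only.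

Let $(a_n)$, $(b_n)$, $(\xi_n)$ be independent families of i.i.d.\ uniform variables in $\{0,1\}$, $\{\pm1\}$, $\{\pm1\}$. Given $(a,b,\xi)$, let $x$ have law $\mu_a$. Define $z_n$ by (Y2) at nonterminal markers, $z_n=\xi_n$ at terminal markers, and $z_n=1$ at all other sites. We write $\mathbb{P}$ and $\mathbb{E}$ for this probability space, and $\mu$ for the law of $(a,b,x,z)$. By Proposition~\ref{prop:mua}(a),(b), $\mu$ is $\sigma$-invariant and $\mu(Y)=1$. By construction $b$ is independent of $(a,x,\xi)$, $\xi$ is independent of $(a,b,x)$, and given $a$, the sequence $x$ is independent of $(b,\xi)$.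

Write $H$ for Shannon entropy; a variable with at most $k$ values has $H\le\log k$, with equality for the uniform law on $k$ values. For an invariant measure $\nu$ on $Y$ let $h_\nu(a,b)$ be the entropy of the shift for the law of $(a,b)$; it is at most $\log4$, with equality for $\nu=\mu$. The Abramov--Rokhlin formula for the factor map $y\mapsto(a,b)$ states that
\begin{equation}\label{eq:AR}
h_\nu(\sigma)=h_\nu(a,b)+\lim_{n\to\infty}\frac1nH_\nu\big((x,z)|_{[0,n)}\,\big|\,(a,b)\big),
\end{equation}
where the conditional entropy is the average of the entropy of the conditional law given the whole sequences $a$ and $b$.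

\begin{proposition}\label{prop:entropy}
$h_\mu(\sigma)=h_{\mathrm{top}}(Y)=\log8$.
\end{proposition}

\begin{proof}
Given $a$ and $n\ge2$, let $q_{\mathrm{in}}$ be the number of frames with span in $[0,n)$ and $q_{\mathrm{term}}$ the number of frames with terminal marker in $[0,n)$. The first number counts lost bits and the second refunded ones. They differ through frames that cross the ends of $[0,n)$, and these may have any level, so the point is to bound their number by $o(n)$ uniformly in $a$.

\emph{Upper bound for every invariant $\nu$.} The events $\{a_k=0,\ a_l=1\text{ for all }l>k\}$, $k\in\mathbb{Z}$, are disjoint and have equal measure, so they are $\nu$-null. Hence almost surely $z_k$ is a function of $(a,b)$ unless $k$ is terminal. By (Y1) and Lemma~\ref{lem:count}(a), given $(a,b)$ the pair $(x,z)|_{[0,n)}$ takes at most $2^{n-q_{\mathrm{in}}+q_{\mathrm{term}}}$ values. A frame with $n_p\in[0,n)$ and $n_0\ge0$ has its span in $[0,n)$, so $q_{\mathrm{term}}-q_{\mathrm{in}}\le q$, where $q$ is the number of frames with $n_0<0\le n_p<n$. The spans of these frames contain $-1$, so their levels are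 distinct by Lemma~\ref{lem:nest}. Their terminal markers are distinct sites of $[0,n)$. For each of them except the last, the run of $j_i$ ones that follows it ends before the next one; so these $q-1$ runs are disjoint subsets of $[0,n)$ whose lengths are distinct positive integers. Hence $q(q-1)/2\le n$ and $q\le1+\sqrt{2n}$. By \eqref{eq:AR}, $h_\nu(\sigma)\le\log4+\log2$.

\emph{Lower bound for $\mu$.} Given $(a,b)$, the $z_k$ at terminal $k$ are i.i.d.\ fair signs independent of $x$, and the other $z_k$ are determined. So
\[
H_\mu\big((x,z)|_{[0,n)}\,\big|\,(a,b)\big)=\mathbb{E}\big[H(\mu_a|_{[0,n)})+q_{\mathrm{term}}\log2\big].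
\]
Let $J_0=J(n)$, let $G$ be the union of the $J_0$-pieces that meet $[0,n)$, and let $\mathcal{T}=\mathcal{T}_{J_0}[G]$ and $G'=G\setminus[0,n)$. By Proposition~\ref{prop:mua}(c), $\mu_a|_G=\mathbf{U}(G,\mathcal{T})$. By Lemma~\ref{lem:count}(a), $H(x|_G)=(|G|-|\mathcal{T}|)\log2$, and $x|_{G'}$ takes at most $2^{|G'|-|\mathcal{T}[G']|}$ values. Since $H(x|_G)\le H(x|_{[0,n)})+H(x|_{G'})$,
\[
H(\mu_a|_{[0,n)})\ge\big(n-|\mathcal{T}\setminus\mathcal{T}[G']|\big)\log2 .
\]
A frame in $\mathcal{T}\setminus\mathcal{T}[G']$ meets $[0,n)$. Its span lies in $[0,n)$, or contains $\{-1,0\}$ or $\{n-1,n\}$. There are at most two frames of the latter kind per level, and $J_0<\log_2n$ because $L_i\ge2^i$. So $|\mathcal{T}\setminus\mathcal{T}[G']|\le q_{\mathrm{in}}+2\log_2n$. A frame with span in $[0,n)$ has $n_p\in[0,n]$, and at most one frame has $n_p=n$, so $q_{\mathrm{term}}\ge q_{\mathrm{in}}-1$. The conditional entropy is thus at least $(n-1-2\log_2n)\log2$, and \eqref{eq:AR} gives $h_\mu(\sigma)\ge\log4+\log2$. The variational principle for $Y$ concludes.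
\end{proof}

From now on $T$ and $\pi$ are given by Proposition~\ref{prop:real} for this $Y$, with $K=16$. Then $h_{\mathrm{top}}(T)=\log8$ and $\pi_*\mu$ is a measure of maximal entropy of $T$. This is the measure of Theorem~\ref{thm:main}, and we denote it by $\mu$ as well.

\section{Mixing of order $s$ and not of order $s+1$}\label{sec:mix}

\subsection{The lags $2^t-1$}

\begin{lemma}\label{lem:lags}
Let $E\subset\mathbb{Z}$ with $|E|\le s$ and let $\emptyset\ne E_0\subset E$. Then some $u\in\mathbb{Z}\setminus E$ has an odd number of representations $u=n-w_t$ with $n\in E_0$ and $1\le t\le s$.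
\end{lemma}

\begin{proof}
First, the numbers $w_t-w_{t'}=2^t-2^{t'}$ with $t\ne t'$ in $\{0,\dots,s\}$ are nonzero and distinct for distinct ordered pairs: the sign tells which index is larger, and the binary expansion of the absolute value is a run of ones in positions $\min(t,t'),\dots,\max(t,t')-1$. Suppose that the lemma fails and fix $n\in E_0$. For each $t\in\{1,\dots,s\}$ we find $e_t\in E$ and $t'\ne t$ with $n-e_t=w_t-w_{t'}$. Let $u=n-w_t$. If $u\in E$, take $e_t=u$ and $t'=0$. If $u\notin E$, the number of representations of $u$ is even and positive, so $u=n'-w_{t'}$ with $n'\in E_0$ and $(n',t')\ne(n,t)$; this forces $t'\ne t$, and we take $e_t=n'$. The pairs $(t,t')$ have distinct first entries, so $n,e_1,\dots,e_s$ are $s+1$ distinct elements of $E$, a contradiction.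
\end{proof}

We also use the following fact on signs. If $(\epsilon_j)_{j\in\mathcal{I}}$ and $(\delta_u)_{u\in U}$ are finite random families of signs with $\mathbb{E}\big[\prod_{j\in\mathcal{J}}\epsilon_j\prod_{u\in\mathcal{D}}\delta_u\big]=0$ for all nonempty $\mathcal{J}\subset\mathcal{I}$ and all $\mathcal{D}\subset U$, then the $\epsilon_j$ are i.i.d.\ fair and independent of $(\delta_u)$. To see this, expand $\mathbf{1}_{\{\epsilon=e,\,\delta=d\}}=\prod_j\frac{1+e_j\epsilon_j}2\prod_u\frac{1+d_u\delta_u}2$ and take expectations; only the terms with $\mathcal{J}=\emptyset$ survive.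

\subsection{Independence of $s$ windows}

\begin{proposition}\label{prop:mix}
Let $C_0=120p\,2^s$. Let $m\ge0$ be an integer, let $g_1,\dots,g_s$ be functions on $Y$ with $|g_r|\le1$ that depend only on the coordinates in $[-m,m]$, and let $n_1<\dots<n_s$ have minimal gap $N\ge\max(1,C_0m)$. Then
\[
\Big|\int\prod_{r=1}^sg_r\circ\sigma^{n_r}\,d\mu-\prod_{r=1}^s\int g_r\,d\mu\Big|\le4s\,2^{-N/10}.
\]
\end{proposition}

The plan is to condition on $a$ and on $b$ near the windows, to show that the windows are then independent, and to show that the conditional law of each window depends only on $(a,b)$ in a private neighborhood of it. Long-range dependence could enter in three ways: through large frames, through lags $\Lambda_i$ that exceed $N$, and through the terminal status of a marker of high level, which is not a local property. The first is excluded by Lemma~\ref{lem:window} and the second by Lemma~\ref{lem:lags}. The third is harmless, because at a marker of high level $z_n$ turns out to be a fresh fair sign whether or not the marker is terminal. Only a long run of ones produces an error.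

\begin{proof}
Let $W_r=[n_r-m,n_r+m]$, $W=\bigcup_rW_r$, and let $W_r^+$ be the set of sites within distance $N/10$ of $W_r$. The $W_r^+$ are disjoint, since $2m+N/5<N$. Let $i^*=\min\{i\ge1:w_s\Lambda_i>N/10\}$. Call levels $i<i^*$ \emph{low} and levels $i\ge i^*$ \emph{high}. For high $i$ put
\[
U_r^{(i)}=[n_r-m-w_s\Lambda_{i-1},\,n_r+m],\qquad U^{(i)}=\bigcup_rU_r^{(i)} .
\]
These sets increase with $i$, and $U_r^{(i)}$ contains $W_r$ and every site $n-w_t\Lambda_{i'}$ with $n\in W_r$, $i'<i$, $1\le t\le s$. Let $U_r=U_r^{(i^*)}$ and $U=U^{(i^*)}$. By minimality of $i^*$ and $\Lambda_0=0$ we have $U_r\subset W_r^+$. For high $i$ we have $\Lambda_i>N/(10w_s)\ge4m$, and $\Lambda_i\ge2w_s\Lambda_{i-1}$ by \eqref{eq:scales}, so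
\begin{equation}\label{eq:diam}
\operatorname{diam}U_r^{(i)}=2m+w_s\Lambda_{i-1}<\tfrac12\Lambda_i+\tfrac12\Lambda_i=\Lambda_i .
\end{equation}
Let $\mathcal{H}$ be the sigma-algebra generated by $a$ and $b|_U$.

\emph{The coordinate $x$.} Given $\mathcal{H}$, $x$ has law $\mu_a$. Apply Proposition~\ref{prop:mua}(c) with $\ell=2m+1$ and $J_0=J(\ell)$. Levels $i\le J_0$ have $L_i\le2m$, so their spans have at most $4pm$ sites. Every frame of level $\le J_0$ that meets $W_r$ or has its span in $F_r$ therefore satisfies $n_r-m-4pm\le n_0<n_p\le n_r+m+4pm$. By Lemma~\ref{lem:local}, with $4pL_i\le8pm$ and $j_i+1\le L_i\le2m$, the list of all frames of level $\le J_0$ in this range is determined by $a$ on $[n_r-m-12pm,\,n_r+m+6pm]$. This interval lies in $W_r^+$ because $12pm\le N/10$. The list determines $F_r\subset W_r^+$ and $\mathcal{T}_{J_0}[F_r]$. So the $F_r$ are disjoint, and given $\mathcal{H}$ the $x|_{W_r}$ are independent with laws determined by $a|_{W_r^+}$.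

\emph{The coordinate $z$ at low markers.} Let $n\in W_r$ be a marker of low level $i$. Then $j_i+1\le\Lambda_i\le w_s\Lambda_i\le N/10$, so by Lemma~\ref{lem:local} its terminal status is determined by $a|_{W_r^+}$. If it is nonterminal, $z_n$ is a function of $b|_{U_r}$.

\emph{The coordinate $z$ at the other markers.} Call a marker $n\in W$ \emph{fresh} if it is terminal or has high level. We claim that given $\mathcal{H}$ and $x$, the $z_n$ at fresh markers are i.i.d.\ fair signs. At terminal markers $z_n=\xi_n$, and $\xi$ is independent of $(a,b,x)$. Given $a$, the other $z_n$ are functions of $b$. So it suffices to show that, given $(a,x,\xi)$, the $z_n$ at nonterminal high markers in $W$ are i.i.d.\ fair and independent of $b|_U$. By the fact on signs, it suffices to show that for every nonempty set $\mathcal{J}\subset W$ of such markers and every $\mathcal{D}\subset U$,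
\begin{equation}\label{eq:char}
\mathbb{E}\Big[\prod_{n\in\mathcal{J}}z_n\prod_{u\in\mathcal{D}}b_u\,\Big|\,a,x,\xi\Big]=0 .
\end{equation}
The product is a monomial in $b$, and $b$ is i.i.d.\ fair given $(a,x,\xi)$, so we need one $b_u$ that occurs to an odd power. Let $i$ be the largest level in $\mathcal{J}$ and $\mathcal{J}_i=\mathcal{J}\cap\mathcal{M}_i$. The set $\mathcal{D}$ and all factors coming from markers of level $<i$ involve only sites in $U^{(i)}$. Choose a residue class $\mathcal{R}$ modulo $\Lambda_i$ that meets $\mathcal{J}_i$, and put $E_0=\mathcal{J}_i\cap\mathcal{R}$ and $E=U^{(i)}\cap\mathcal{R}\supset E_0$. By \eqref{eq:diam} each $U_r^{(i)}$ contains at most one element of $\mathcal{R}$, so $|E|\le s$. Identify $\mathcal{R}$ with $\mathbb{Z}$ by an affine map of slope $\Lambda_i$. Lemma~\ref{lem:lags} gives $u\in\mathcal{R}\setminus U^{(i)}$ with an odd number of representations $u=n-w_t\Lambda_i$, $n\in E_0$, $1\le t\le s$. Elements of $\mathcal{J}_i$ in other classes give no representation of $u$. So $b_u$ occurs to an odd power, and \eqref{eq:char} follows.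

\emph{Conclusion.} Given $\mathcal{H}$, the coordinates $a$ and $b$ on $W_r\subset U_r$ are known, and so is $z$ at all sites of $W$ other than fresh markers. By the three steps, the windows $y|_{W_r}$ are independent given $\mathcal{H}$. With $\hat g_r=\mathbb{E}[g_r\circ\sigma^{n_r}|\mathcal{H}]$ we get $\mathbb{E}\prod_rg_r\circ\sigma^{n_r}=\mathbb{E}\prod_r\hat g_r$, and $\mathbb{E}\hat g_r=\int g_r\,d\mu$. Let $\mathrm{Bad}_r$ be the event that $a_l=1$ for all sites $l\in W_r^+$ with $l>n_r+m$. It depends on $a|_{W_r^+}$ and has probability $2^{-\lfloor N/10\rfloor}$. Off $\mathrm{Bad}_r$, every run of ones that follows a site of $W_r$ ends inside $W_r^+$, so the markers in $W_r$ and their levels are determined by $a|_{W_r^+}$, and hence so is the set of fresh markers in $W_r$. Thus $\bar g_r=\hat g_r\mathbf{1}_{\mathrm{Bad}_r^c}$ is a function of $(a,b)|_{W_r^+}$, and $\bar g_1,\dots,\bar g_s$ are independent. Using $|\prod_r\alpha_r-\prod_r\alpha_r'|\le\sum_r|\alpha_r-\alpha_r'|$ for numbers in $[-1,1]$,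
\[
\Big|\mathbb{E}\prod_r\hat g_r-\prod_r\mathbb{E}\bar g_r\Big|\le\sum_r\mathbb{P}(\mathrm{Bad}_r),\qquad\Big|\prod_r\mathbb{E}\bar g_r-\prod_r\mathbb{E}\hat g_r\Big|\le\sum_r\mathbb{P}(\mathrm{Bad}_r).
\]
The total is at most $2s\,2^{-\lfloor N/10\rfloor}\le4s\,2^{-N/10}$.
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:main}(1)]
By homogeneity let $\|f_r\|_{\mathcal{C}^1}\le1$. If $N=0$ the left side of \eqref{eq:mixing} is at most $2$. If $N\ge1$ let $m=\lfloor N/C_0\rfloor$. Choose one point of $Y$ in each nonempty cylinder over $[-m,m]$, and let $g_r$ be constant on the cylinder, equal to the value of $f_r\circ\pi$ at that point. Then $|g_r|\le1$ and $|f_r\circ\pi-g_r|\le C\theta^m$ by Proposition~\ref{prop:real}(a). Replacing $f_r\circ\pi$ by $g_r$ changes each of the two terms in \eqref{eq:mixing} by at most $sC\theta^m$. By Proposition~\ref{prop:mix} the left side of \eqref{eq:mixing} is at most $2sC\theta^{N/C_0-1}+4s\,2^{-N/10}$.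
\end{proof}

\subsection{A slowly decaying correlation of order $s+1$}

\begin{proof}[Proof of Theorem~\ref{thm:main}(2)]
By Proposition~\ref{prop:real}(b) there are $f_b,f_z\in\mathcal{C}^\infty(M)$ with $f_b\circ\pi=b_0$ and $f_z\circ\pi=z_0$. Fix $i$ and put $n=w_s\Lambda_i$. Observe $f_b$ at the $s$ times $n-w_t\Lambda_i$, $t=s,\dots,1$, and $f_z$ at time $n$. The gaps are $(w_{t+1}-w_t)\Lambda_i=2^t\Lambda_i$ for $0\le t<s$, so the minimal gap is $\Lambda_i$. The product of the means is $0$ since $\int f_b\,d\mu=0$. Consider $\mathbb{E}\big[z_n\prod_{t=1}^sb_{n-w_t\Lambda_i}\,\big|\,a\big]$.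
\begin{itemize}
\item If $n$ is not a marker, $z_n=1$; if $n$ is terminal, $z_n=\xi_n$. In both cases the value is $0$.
\item If $n$ is a nonterminal marker of level $i'\ne i$, the value is $0$: the sets $\{w_t\Lambda_i\}_{1\le t\le s}$ and $\{w_t\Lambda_{i'}\}_{1\le t\le s}$ have different minima $\Lambda_i\ne\Lambda_{i'}$, so some $b_u$ occurs exactly once.
\item If $n$ is a nonterminal marker of level $i$, the value is $1$.
\end{itemize}
So the correlation equals the probability that $n$ is a nonterminal marker of level $i$. If $n-(j_i+1)$ and $n$ are both in $\mathcal{M}_i$, they are consecutive in $\mathcal{M}_i$ at distance $j_i+1<L_i$, so $n$ is nonterminal by (F1). This event prescribes $a$ on the $2j_i+3$ sites of $[n-j_i-1,n+j_i+1]$ and has probability $2^{-2j_i-3}=2L_i^{-2}=72p^2\Lambda_i^{-2}$. A bound $72p^2\Lambda_i^{-2}\le C'e^{-c\Lambda_i}$ with fixed $C',c>0$ is false for large $i$. The observables are two fixed smooth functions, so their norms are absorbed in $C'$.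
\end{proof}

\section{Failure of the central limit theorem}\label{sec:clt}

Take $f\in\mathcal{C}^\infty(M)$ with $f\circ\pi=x_0$, so that the Birkhoff sums are $S_n=S([0,n))$. By Proposition~\ref{prop:mua}(d), $\int f\,d\mu=0$, $\int f\cdot f\circ T^k\,d\mu=0$ for $k\ge1$, and
\begin{equation}\label{eq:var}
\mathbb{E}S_n^2=n .
\end{equation}
We show that at the times $n_i=AL_i$ the $p$-th moment of $S_n/\sqrt n$ exceeds $(p-1)!!=p!/(2^{p/2}(p/2)!)$, the $p$-th moment of $\mathcal{N}(0,1)$, by a fixed amount. Three things must be added to Section~\ref{sub:toy}. Frames of level $i$ must be frequent enough. The signs inside a block are no longer independent, since they carry the constraints of lower levels. And a large moment contradicts convergence in law only together with uniform integrability.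

\subsection{Frames are frequent}
We recall the Harris inequality. For independent $\{0,1\}$-valued variables, call an event decreasing if it is preserved when a $1$ is changed to a $0$. Decreasing events $D,D'$ satisfy $\mathbb{P}(D\cap D')\ge\mathbb{P}(D)\mathbb{P}(D')$. An intersection of decreasing events is decreasing, so the inequality extends to finitely many events.

\begin{lemma}\label{lem:density}
For every $i\ge1$, the probability that $0$ is the first marker $n_0$ of a frame of level $i$ is at least $\kappa/L_i$.
\end{lemma}

\begin{proof}
Write $L=L_i$ and $j=j_i\ge2$. Let $n_0=0$ and choose $n_k\in[\frac32kL,\frac32kL+\frac L4)$ for $1\le k\le p$; as $L\ge8$ is a power of $2$, there are $(L/4)^p$ choices. The gaps lie between $\frac54L$ and $\frac74L$, so (F1) holds. The event that all $n_k$ lie in $\mathcal{M}_i$ prescribes $a$ on the $p+1$ disjoint intervals $[n_k,n_k+j+1]$ and has probability $L^{-(p+1)}$. These intervals lie in $R=[-4pL,2pL]$, since $\frac32pL+\frac L4+L\le2pL$. Call their sites \emph{fixed} and the other sites \emph{free}; given the event, the free sites are still i.i.d.\ uniform.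

Suppose in addition that no $j$ consecutive free sites of $R$ all carry ones. Let $n'\in[-4pL,n_p)$ be a marker of level $\ge i$. It is followed by a maximal run of at least $j$ ones, which ends before $n_p$ and so lies in $R$. The run cannot consist of free sites only. So it meets a fixed run of ones, and since a fixed run is bounded by fixed zeros, the two runs coincide and $n'$ is one of the $n_k$. Thus the only markers of level $\ge i$ in $[-4pL,n_p)$ are $n_0,\dots,n_{p-1}$, and $(n_0,\dots,n_p)$ is a frame of level $i$.

There are at most $|R|-j+1\le6pL$ intervals of $j$ free sites in $R$. For each, the event that it does not carry only ones is decreasing and has probability $1-2^{-j}=1-4/L$. By the Harris inequality and $1-v\ge e^{-2v}$ for $0\le v\le\frac12$, the additional event has conditional probability at least $(1-4/L)^{6pL}\ge e^{-48p}$. A frame is determined by its first marker, so different choices of $(n_1,\dots,n_p)$ give disjoint events. The total is at least $(L/4)^pL^{-(p+1)}e^{-48p}=\kappa/L$.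
\end{proof}

\subsection{Sums of symmetric bounded variables}

\begin{lemma}\label{lem:moments}
Let $R_1,\dots,R_k$ be independent symmetric random variables with $|R_l|\le\rho$, let $\Sigma=\sum_lR_l$, and suppose $v=\mathbb{E}\Sigma^2\ge\rho^2>0$. Then for $q\ge1$:
\begin{enumerate}
\item[(a)] $\mathbb{E}\Sigma^{2q}\le(2q)!\,2^{q-1}v^q$;
\item[(b)] $\mathbb{E}\Sigma^{2q}\ge(2q-1)!!\,v^q\big(1-\binom q2\rho^2/v\big)$;
\item[(c)] $\mathbb{E}|\Sigma|\ge\frac12\sqrt v$.
\end{enumerate}
\end{lemma}

\begin{proof}
Let $v_l=\mathbb{E}R_l^2\le\rho^2$, so $\sum_lv_l=v$. In $\mathbb{E}\Sigma^{2q}=\sum\frac{(2q)!}{\prod_le_l!}\prod_l\mathbb{E}R_l^{e_l}$ only terms with all $e_l$ even are nonzero, and they are nonnegative. (a) Group the terms by the list $(2f_1,\dots,2f_h)$ of nonzero exponents, $f_1+\dots+f_h=q$; there are $2^{q-1}$ lists. As $\mathbb{E}R_l^{2f}\le\rho^{2f-2}v_l$, each group contributes at most $(2q)!\,\rho^{2q-2h}v^h\le(2q)!\,v^q$. (b) Keep the terms with $q$ exponents equal to $2$. Their sum is $\frac{(2q)!}{2^qq!}\sum v_{l_1}\cdots v_{l_q}$ over ordered $q$-tuples of distinct indices. The sum over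 all $q$-tuples is $v^q$, and the tuples in which two given positions coincide contribute $v^{q-2}\sum_lv_l^2\le\rho^2v^{q-1}$. (c) We have $\mathbb{E}\Sigma^4=\sum_l\mathbb{E}R_l^4+3\sum_{l\ne l'}v_lv_{l'}\le\rho^2v+3v^2\le4v^2$. H\"older's inequality gives $v\le(\mathbb{E}|\Sigma|)^{2/3}(\mathbb{E}\Sigma^4)^{1/3}$, so $\mathbb{E}|\Sigma|\ge v^{3/2}/(2v)$.
\end{proof}

\subsection{The excess in the $p$-th moment}

\begin{proposition}\label{prop:excess}
Let $n_i=AL_i$. Then
\[
\liminf_{i\to\infty}n_i^{-p/2}\,\mathbb{E}S_{n_i}^p\ge(p-1)!!+p!\,A^{-p/2},\qquad\sup_{i\ge2}n_i^{-(p+2)/2}\,\mathbb{E}S_{n_i}^{p+2}<\infty .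
\]
\end{proposition}

\begin{proof}
Fix $i\ge2$ and $a$, and write $n=n_i$, $L=L_i$. We compare $\mu_a$ with $\nu=\mu_a^{i-1}$, under which the constraints of level $i$ are switched off.

\emph{Density with respect to $\nu$.} By \eqref{eq:scales}, $L_i<n\le L_i^2\le L_{i+1}$, so $J(n)=i$ and $x|_{[0,n)}$ has the same law under $\mu_a$ and $\mu_a^i$. Let $G$ be the union of the $i$-pieces that meet $[0,n)$ and let $\mathcal{G}$ be the set of frames of level $i$ with span in $G$. By (P3) these are the frames of level $i$ that meet $[0,n)$. By (P1), $G$ is also a union of $(i-1)$-pieces, so \eqref{eq:sat} gives $\nu|_G=\mathbf{U}(G,\mathcal{T}_{i-1}[G])$ and $\mu_a^i|_G=\mathbf{U}(G,\mathcal{T}_{i-1}[G]\cup\mathcal{G})$. Hence $\mu_a^i|_G$ is $\nu|_G$ conditioned on $\zeta_\tau=1$ for all $\tau\in\mathcal{G}$, an event of $\nu$-probability $2^{-|\mathcal{G}|}$ by Lemma~\ref{lem:count}(a). Its indicator is $\prod_{\tau\in\mathcal{G}}\frac{1+\zeta_\tau}2$, so for every function $\Phi$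
\begin{equation}\label{eq:tilt}
\mathbb{E}_{\mu_a}\Phi(S_n)=\mathbb{E}_\nu\Big[\Phi(S_n)\prod_{\tau\in\mathcal{G}}(1+\zeta_\tau)\Big].
\end{equation}
Call $\tau\in\mathcal{G}$ \emph{interior} if $I(\tau)\subset[0,n)$. The spans are disjoint and have at least $L$ sites, so there are at most $A$ interior frames. Any other $\tau\in\mathcal{G}$ has a span that contains $\{-1,0\}$ or $\{n-1,n\}$, so there are at most two. Hence $|\mathcal{G}|\le A+2$.

\emph{Structure of $\nu$.} Under $\nu$ the restrictions of $x$ to the $(i-1)$-pieces are independent and symmetric, and each piece has at most $\rho=2pL_{i-1}$ sites. For a finite set $B$, $S(B)=\sum_PS(P\cap B)$ is thus a sum of independent symmetric variables bounded by $\rho$, and $\mathbb{E}_\nu S(B)^2=|B|$ by Proposition~\ref{prop:mua}(d). The fast growth of the scales makes the pieces negligible: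
\[
\frac{\rho^2}{L}=\frac{4p^2}{L_{i-1}}\le1,\qquad\text{and this ratio tends to $0$ as }i\to\infty .
\]
So Lemma~\ref{lem:moments} applies to $S(B)$ whenever $|B|\ge L$. For $B=[0,n)$, part (a) with $2q=p+2$, \eqref{eq:tilt} and $\prod_\tau(1+\zeta_\tau)\le2^{A+2}$ give $\mathbb{E}_{\mu_a}S_n^{p+2}\le2^{A+2}(p+2)!\,2^{p/2}n^{(p+2)/2}$. This is the second claim. Part (b) gives
\begin{equation}\label{eq:lower}
\mathbb{E}_\nu S_n^p\ge(p-1)!!\,n^{p/2}(1-\epsilon_i),\qquad\epsilon_i=\tbinom{p/2}{2}\frac{4p^2}{AL_{i-1}}\to0 ,
\end{equation}
with $\epsilon_i$ independent of $a$.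

\emph{Expansion.} Take $\Phi(S)=S^p$ in \eqref{eq:tilt} and expand the product as $\sum_{\mathcal{A}\subset\mathcal{G}}\prod_{\tau\in\mathcal{A}}\zeta_\tau$. Fix a nonempty $\mathcal{A}$, and write $S_n=S'+\sum_BS(B\cap[0,n))$, where $B$ runs over the $p|\mathcal{A}|$ blocks of the frames in $\mathcal{A}$ and $S'$ is the sum over the remaining sites of $[0,n)$. By (P2) each block is a union of $(i-1)$-pieces. So under $\nu$ the restrictions $x|_B$ are symmetric, independent of each other and independent of $S'$. A monomial in the expansion of $S_n^p$ contributes to $\mathbb{E}_\nu[S_n^p\prod_{\tau\in\mathcal{A}}\zeta_\tau]$ a product that contains, for each $B$, the factor $\mathbb{E}_\nu[S(B\cap[0,n))^{e_B}\chi(B)]$. This factor vanishes if $e_B$ is even, by the symmetry of $x|_B$ and \eqref{eq:chi}. So all $p|\mathcal{A}|$ exponents $e_B$ are at least $1$. The total degree is $p$, which forces $|\mathcal{A}|=1$, all $e_B=1$, and exponent $0$ for $S'$. Therefore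
\begin{equation}\label{eq:excess}
\mathbb{E}_{\mu_a}S_n^p=\mathbb{E}_\nu S_n^p+p!\sum_{\tau\in\mathcal{G}}\prod_{k=1}^p\vartheta_k(\tau),\qquad\vartheta_k(\tau)=\mathbb{E}_\nu\big[S(B_k(\tau)\cap[0,n))\,\chi(B_k(\tau))\big].
\end{equation}
If $\tau$ is interior, $\vartheta_k(\tau)=\mathbb{E}_\nu|S(B_k(\tau))|\ge\frac12\sqrt L$ by \eqref{eq:chi}, (F1) and Lemma~\ref{lem:moments}(c). For the other frames we do not control the sign, but the Cauchy--Schwarz inequality gives $|\vartheta_k(\tau)|\le|B_k(\tau)\cap[0,n)|^{1/2}\le\sqrt{2L}$. With $q_i(a)$ the number of interior frames,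
\[
\sum_{\tau\in\mathcal{G}}\prod_{k=1}^p\vartheta_k(\tau)\ge L^{p/2}\big(2^{-p}q_i(a)-2\cdot2^{p/2}\big).
\]

\emph{Average over $a$.} A frame of level $i$ with $n_0\in[0,n-2pL)$ is interior. By Lemma~\ref{lem:density} and shift invariance, $\mathbb{E}q_i\ge(n-2pL)\kappa/L=(A-2p)\kappa$. The choice \eqref{eq:A} of $A$ makes the interior frames outweigh the two boundary frames: the average of the last display is at least $L^{p/2}=A^{-p/2}n^{p/2}$. With \eqref{eq:lower} and \eqref{eq:excess},
\[
n_i^{-p/2}\,\mathbb{E}S_{n_i}^p\ge(p-1)!!\,(1-\epsilon_i)+p!\,A^{-p/2}.\qedhere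
\]
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:main}(3)]
Suppose that $S_n/\sqrt n$ converges in law to $\mathcal{N}(0,V)$. If random variables converge in law and their $(p+2)$-nd moments are bounded, then their $e$-th powers are uniformly integrable for $e\le p$, and the $e$-th moments converge to those of the limit. By Proposition~\ref{prop:excess} this applies along $n=n_i$. For $e=2$, \eqref{eq:var} gives $V=1$. For $e=p$ we get $n_i^{-p/2}\mathbb{E}S_{n_i}^p\to(p-1)!!$, which contradicts the first claim of Proposition~\ref{prop:excess}. This completes the proof of Theorem~\ref{thm:main}.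
\end{proof}

\section{Dimension one}\label{sec:low}

If $\dim M=1$, both answers are yes for a trivial reason: exponential decay of correlations forces $\mu$ to be a Dirac mass at a fixed point. For such a measure the left side of \eqref{eq:mixing} vanishes, and the Birkhoff sums of a centered observable vanish almost surely, so the CLT holds with $V=0$.

To prove the claim, note that $\mathcal{C}^1(M)$ is dense in $L^2(\mu)$, so $(T,\mu)$ is mixing; in particular every power of $T$ is ergodic. The map $T$ permutes the finitely many components of $M$ and a power of $T$ preserves each of them, so $\mu$ is carried by one component, which is $T$-invariant. Suppose that this component is an interval, or a circle on which $T$ reverses orientation or has rational rotation number. Then some power $T^q$ preserves orientation and has a fixed point. On each arc complementary to $\operatorname{Fix}(T^q)$ the orbits of $T^q$ are strictly monotone, so no point there is recurrent, and by Poincar\'e recurrence $\mu$ is carried by $\operatorname{Fix}(T^q)$. As $T^q$ is ergodic and equal to the identity almost everywhere, every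 Borel set has measure $0$ or $1$, and $\mu$ is a Dirac mass. In the remaining case $T$ preserves the orientation of a circle and has irrational rotation number $\alpha$. Poincar\'e's semiconjugacy $\Theta$ onto $\mathbb{R}/\mathbb{Z}$ satisfies $\Theta\circ T=\Theta+\alpha$, so $e^{2\pi\sqrt{-1}\,\Theta}$ is an eigenfunction in $L^2(\mu)$ with eigenvalue $e^{2\pi\sqrt{-1}\,\alpha}\ne1$. This contradicts mixing.

We make no claim about surfaces beyond the results quoted in Section~\ref{sec:intro}.

\begin{thebibliography}{9}

\bibitem{BC}
Bernat Bassols Cornudella and Matheus M Castro,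
\emph{Finite-order exponential mixing does not imply the central limit theorem},
arXiv:2610.17162 (2026).

\end{thebibliography}
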